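\title{A Markov chain on Frobenius summands and the rank formula}

\begin{abstract}
Let $R$ be an F-finite Noetherian local ring of prime characteristic $p$ over which finitely generated modules decompose uniquely into indecomposables. We study how often a fixed indecomposable module $X$ occurs as a direct summand of the Frobenius pushforwards $F^e_*M$. If $X$ is an F-contributor of dimension $d$, that is, if it occurs in the pushforwards of some module at the rate $p^{e(d+\alpha(R))}$, we show that $X$ is a torsion-free module over $R/\mathfrak p$ for a unique prime $\mathfrak p$, and that for every module $M$ of dimension at most $d$ the normalized multiplicity of $X$ in $F^e_*M$ converges to a positive constant, depending only on $X$, times the length of $M_{\mathfrak p}$. This proves the rank formula conjecture for the Ces\`aro F-splitting signature, with ordinary limits in place of Ces\`aro limits. In the proof, the rank-weighted multiplicities are the transition probabilities of a Markov chain, and copies of $X$ are counted approximately by functors of finite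 length.
\end{abstract}

\section{The problem and the results}\label{sec:intro}

Let $(R,\mathfrak m,k)$ be a Noetherian local ring of prime characteristic $p$. All modules are finitely generated. For a module $M$ and $e\ge 0$, let $F^e_*M$ be the abelian group $M$ on which $R$ acts through the $e$-th iterate of Frobenius, $r\cdot x=r^{p^e}x$. We assume that $R$ is \emph{F-finite}, meaning that $F_*R$ is finitely generated; then every $F^e_*M$ is finitely generated. We also assume the \emph{Krull--Remak--Schmidt property} (KRS): in a decomposition of a module into indecomposables, the summands are unique up to isomorphism and order. For an indecomposable module $X$ we can then define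
\[
m_e(M\leadsto X)=\text{the number of summands isomorphic to $X$ in a decomposition of }F^e_*M .
\]
For $X=R$ this is the number of free summands of $F^e_*M$. The question is how $m_e(M\leadsto X)$ grows with $e$ and how the growth depends on $M$.

The scale is set by a length count. Put $\alpha=\alpha(R)=\log_p[k:k^p]$. By a theorem of Kunz, $\alpha(R_{\mathfrak p})=\alpha(R)+\dim R/\mathfrak p$ for every prime $\mathfrak p$ of an F-finite Noetherian local ring. If $\dim M\le \dim R/\mathfrak p$, then either $M_{\mathfrak p}=0$ or $\mathfrak p$ is a minimal prime of $\operatorname{Supp}M$; in both cases $M_{\mathfrak p}$ has finite length, and we call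
\[
\operatorname{rk}_{\mathfrak p}(M)=\ell_{R_{\mathfrak p}}(M_{\mathfrak p})
\]
the \emph{rank} of $M$ at $\mathfrak p$. It is additive on short exact sequences, it is the usual rank when $M$ is a module over the domain $R/\mathfrak p$, and Frobenius multiplies it by $p^{\alpha(R_{\mathfrak p})}$ (Lemma~\ref{lem:count}). Let $d=\dim X$, let $\mathfrak p\in\operatorname{Supp}X$ have $\dim R/\mathfrak p=d$, and let $\dim M\le d$. Comparing ranks gives
\begin{equation}\label{eq:bound}
m_e(M\leadsto X)\,\operatorname{rk}_{\mathfrak p}(X)\le \operatorname{rk}_{\mathfrak p}(F^e_*M)=p^{e(d+\alpha)}\operatorname{rk}_{\mathfrak p}(M),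
\end{equation}
with $0<\operatorname{rk}_{\mathfrak p}(X)<\infty$. So $p^{e(d+\alpha)}$ is the natural normalization.

\begin{definition}\label{def:contr}
An indecomposable module $X$ is an \emph{F-contributor} if there is a module $M_0$, of any dimension, with $\limsup_e m_e(M_0\leadsto X)/p^{e(\dim X+\alpha)}>0$. We call $M_0$ a \emph{witness} for $X$.
\end{definition}

The normalized sequence has no evident reason to converge: the summands of $F^e_*M$ could, for instance, alternate between two families according to the parity of $e$. Averaging removes such oscillations, and one sets, for a prime $\mathfrak p$,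
\[
s^{C}(M\leadsto X)_{\mathfrak p}=\lim_{N\to\infty}\frac1N\sum_{e=1}^{N}\frac{m_e(M\leadsto X)}{p^{e\,\alpha(R_{\mathfrak p})}},
\]
the \emph{Ces\`aro F-splitting signature}. Neither $M$ nor $X$ is localized here; the prime enters only through the exponent. The \emph{rank formula conjecture} of \cite{MS} asserts that for every F-contributor $X$, every prime $\mathfrak p\in\operatorname{Supp}X$ with $\dim R/\mathfrak p=\dim X$, and every module $M$ with $\dim M=\dim X$, the Ces\`aro limits below exist and
\begin{equation}\label{eq:rank}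
s^{C}(M\leadsto X)_{\mathfrak p}=\frac{\operatorname{rk}_{\mathfrak p}(M)}{\operatorname{rk}_{\mathfrak p}(X)}\,s^{C}(X\leadsto X)_{\mathfrak p}.
\end{equation}
If $X$ is not an F-contributor, both sides are $0$ by definition, so the hypothesis on $X$ singles out the case with content.

Here is why one expects \eqref{eq:rank}. Two $R/\mathfrak p$-modules $M$ and $N$ of the same rank are related by maps $M\to N$ and $N\to M$ whose cokernels have dimension less than $d$, and the $e$-th pushforward of such a cokernel has only $O(p^{e(d-1+\alpha)})$ generators. So $F^e_*M$ and $F^e_*N$ differ by a negligible amount, and one guesses that $X$ occurs in both equally often, up to a negligible error. This is not a proof, because a direct summand does not survive a small change of the module: the maximal ideal of $k[[x,y]]$ has colength one and no free summand. We prove the conjecture, and no averaging is needed.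

\begin{theorem}\label{thm:main}
Let $R$ be an F-finite Noetherian local ring of characteristic $p$ with the KRS property, let $X$ be an F-contributor, and let $d=\dim X$.
\begin{enumerate}
\item[(1)] There is exactly one prime $\mathfrak p\in\operatorname{Supp}X$ with $\dim R/\mathfrak p=d$. Moreover $\mathfrak pX=0$ and $\operatorname{Ass}X=\{\mathfrak p\}$.
\item[(2)] There is a real number $\sigma(X)>0$ such that for every module $M$ with $\dim M\le d$,
\[
\lim_{e\to\infty}\frac{m_e(M\leadsto X)}{p^{e(d+\alpha)}}=\sigma(X)\operatorname{rk}_{\mathfrak p}(M).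
\]
\end{enumerate}
\end{theorem}

In particular, $R/\mathfrak p$ is a witness for $X$, and so is every module of dimension $d$ with $\mathfrak p$ in its support.

\begin{corollary}\label{cor:rank}
The rank formula conjecture holds.
\end{corollary}

\begin{proof}
We have $\alpha(R_{\mathfrak p})=d+\alpha$, and the averages of a convergent sequence converge to the same limit. So $s^C(M\leadsto X)_{\mathfrak p}=\sigma(X)\operatorname{rk}_{\mathfrak p}(M)$ and $s^C(X\leadsto X)_{\mathfrak p}=\sigma(X)\operatorname{rk}_{\mathfrak p}(X)$, which gives \eqref{eq:rank}.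
\end{proof}

The second theorem says that once one F-contributor lies over $\mathfrak p$, the F-contributors over $\mathfrak p$ account asymptotically for the whole rank of $F^e_*M$.

\begin{theorem}\label{thm:strong}
Let $R$ be as in Theorem~\ref{thm:main}, let $\mathfrak p$ be a prime, $d=\dim R/\mathfrak p$ and $Q=p^{d+\alpha}$. Let $\mathcal C_{\mathfrak p}$ be the set of isomorphism classes of F-contributors of dimension $d$ with $\mathfrak p$ in their support, and assume $\mathcal C_{\mathfrak p}\ne\emptyset$. For $X\in\mathcal C_{\mathfrak p}$ and $\dim M\le d$ let $s(M\leadsto X)=\lim_e m_e(M\leadsto X)/Q^e=\sigma(X)\operatorname{rk}_{\mathfrak p}(M)$ be the limit of Theorem~\ref{thm:main}.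
\begin{enumerate}
\item[(1)] $\sum_{X\in\mathcal C_{\mathfrak p}}\sigma(X)\operatorname{rk}_{\mathfrak p}(X)=1$. Equivalently, $\sum_{X\in\mathcal C_{\mathfrak p}}s(M\leadsto X)\operatorname{rk}_{\mathfrak p}(X)=\operatorname{rk}_{\mathfrak p}(M)$ for all $M$ with $\dim M\le d$.
\item[(2)] Let $\dim M=d$ and $a=\operatorname{rk}_{\mathfrak p}(M)>0$, and put $\sigma(Z)=0$ for $Z\notin\mathcal C_{\mathfrak p}$. Then
\[
\sum_Z\Bigl|\frac{m_e(M\leadsto Z)}{aQ^e}-\sigma(Z)\Bigr|\operatorname{rk}_{\mathfrak p}(Z)\longrightarrow 0\qquad(e\to\infty),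
\]
the sum being over the isomorphism classes of indecomposables $Z$ with $\operatorname{rk}_{\mathfrak p}(Z)>0$ that occur in some $F^{e'}_*M$.
\item[(3)] For $X\in\mathcal C_{\mathfrak p}$ we have $\sigma(X)\operatorname{rk}_{\mathfrak p}(X)\le1$, with equality if and only if $F_*X\cong X^{\oplus Q}$.
\end{enumerate}
\end{theorem}

Section~\ref{sec:examples} shows the two tools of the proof on an example with two indecomposables. Sections~\ref{sec:purity} and~\ref{sec:functors} are valid over any F-finite local ring. Sections~\ref{sec:detect}--\ref{sec:complete} prove Theorem~\ref{thm:main}(2) for complete rings, Section~\ref{sec:descent} descends it from the completion, and Section~\ref{sec:stationary} proves Theorem~\ref{thm:strong}.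

\medskip
\noindent\textbf{Notation.} We write $q=p^e$, $\ell$ for length, $\mu$ for the minimal number of generators, $\kappa(\mathfrak p)$ for the residue field of $R_{\mathfrak p}$, and $A\mid B$ if $A$ is isomorphic to a direct summand of $B$. The dimension of a prime $\mathfrak p$ is $\dim R/\mathfrak p$, and the zero module has dimension less than every $d\ge0$. For $X\neq0$ put $\nu(Z,X)=\max\{r: X^r\mid Z\}$ and $\nu_e(M,X)=\nu(F^e_*M,X)$. These make sense without KRS. Under KRS and for indecomposable $X$ we have $\nu_e(M,X)=m_e(M\leadsto X)$, since a decomposition $F^e_*M\cong X^r\oplus Z'$ can be refined by decomposing $Z'$. The functor $F^e_*$ is exact, commutes with localization, preserves supports, and satisfies $F^e_*F^{e'}_*=F^{e+e'}_*$.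

\section{Examples by hand}\label{sec:examples}

Let $k$ be a perfect field of characteristic $p$, so $\alpha=0$, and let $S=k[[x,y]]$. Every $h\in S$ is uniquely a sum $\sum_{0\le i,j<q}x^iy^jf_{ij}^{\,q}$ with $f_{ij}\in S$, and $f\mapsto x^iy^jf^q$ is an $S$-linear map $S\to F^e_*S$. Hence $F^e_*S\cong S^{q^2}$. If $M\subseteq S$ consists of the power series whose monomials lie in a prescribed set, and $M$ is a module over a subring $R\subseteq S$, the same decomposition gives
\begin{equation}\label{eq:monomial}
F^e_*M\cong\bigoplus_{0\le i,j<q}M_{ij},\qquad M_{ij}=\{f\in S: x^iy^jf^q\in M\},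
\end{equation}
and $F^e_*(S/I)\cong\bigoplus S/I_{ij}$ for a monomial ideal $I$. All rings below are complete, so KRS holds.

\begin{example}\label{ex:small}
(a) For $M=\mathfrak m=(x,y)\subset S$ we get $M_{00}=\mathfrak m$ and $M_{ij}=S$ otherwise, so $F^e_*\mathfrak m\cong\mathfrak m\oplus S^{q^2-1}$. Although $\mathfrak m$ has no free summand, $m_e(\mathfrak m\leadsto S)/q^2\to1$, the same limit as for $M=S$.

(b) For $I=(y^2)$ and $e\ge1$ we get $I_{ij}=(y)$ for $j\le1$ and $I_{ij}=S$ for $j\ge2$. So $R=S/(y^2)$ has $F^e_*R\cong (R/yR)^{2q}$, while $F^e_*(R/yR)\cong(R/yR)^q$. The factor $2$ is the length of $R_{(y)}$; this is why rank is defined as a length.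

(c) For $I=(xy)$ we get $I_{00}=I$, $I_{i0}=(y)$ and $I_{0j}=(x)$ for $i,j\ge1$, and $I_{ij}=S$ for $i,j\ge1$. So $R=S/(xy)$ has $F^e_*R\cong R\oplus (R/yR)^{q-1}\oplus(R/xR)^{q-1}$. The module $R$, whose support has two components, occurs once; the modules supported on one component take up the rank. This is the phenomenon behind Theorem~\ref{thm:main}(1).
\end{example}

\begin{example}\label{ex:A1}
Let $p$ be odd and $S=S_0\oplus S_1$, where $S_0$ and $S_1$ consist of the series all of whose monomials have even, respectively odd, degree. Then $R=S_0=k[[x^2,xy,y^2]]$ is a complete local domain of dimension $2$ with maximal ideal $\mathfrak n=(x^2,xy,y^2)$. The module $S_1=Rx+Ry$ is isomorphic to the ideal $xS_1$ of $R$, so it is torsion-free of rank one and hence indecomposable, and $\mu(S_1)=2$. Since $q$ is odd, \eqref{eq:monomial} gives $(S_\epsilon)_{ij}=S_{\epsilon+i+j \bmod 2}$. There are $\bigl(\frac{q+1}2\bigr)^2+\bigl(\frac{q-1}2\bigr)^2=\frac{q^2+1}2$ pairs $(i,j)$ with $i+j$ even. Thus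
\[
F^e_*S_0\cong S_0^{(q^2+1)/2}\oplus S_1^{(q^2-1)/2},\qquad F^e_*S_1\cong S_0^{(q^2-1)/2}\oplus S_1^{(q^2+1)/2}.
\]

\emph{The chain.} Dividing the multiplicities for $e=1$ by $p^2$ gives a matrix $T$ with diagonal entries $\frac12(1+p^{-2})$ and off-diagonal entries $\frac12(1-p^{-2})$. Its rows sum to $1$, because the ranks of the summands of $F_*S_\epsilon$ add up to $p^2$. So $T$ is the transition matrix of a Markov chain on the states $S_0,S_1$; the normalized multiplicities for general $e$ are the entries of $T^e$; and they converge, from either starting state, to the stationary distribution $\pi=(\frac12,\frac12)$.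

\emph{Counting modulo $\mathfrak n^n$.} Take $X=R$, and let $\operatorname{mult}_n(Z)$ be the number of summands $R/\mathfrak n^n$ in $Z/\mathfrak n^nZ$. Every free summand of $Z$ is counted, but other summands may be counted too. For $n=1$ we have $\operatorname{mult}_1(Z)=\mu(Z)$, so $S_1$ is counted twice. For $n\ge2$ it is not counted. Indeed, let $\varphi:S_1\to R/\mathfrak n^2$ be $R$-linear, and let $a,b\in k$ be the constant terms of $\varphi(x),\varphi(y)$. The relation $(xy)\cdot x=(x^2)\cdot y$ gives $a\,xy=b\,x^2$ in $\mathfrak n/\mathfrak n^2$, so $a=b=0$ and $\varphi$ is not surjective; hence no map $S_1\to R/\mathfrak n^n$ is surjective. Therefore $\operatorname{mult}_n(F^e_*R)/q^2$ converges to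
\[
\lambda_1=\tfrac12\cdot1+\tfrac12\cdot2=\tfrac32,\qquad \lambda_n=\tfrac12\cdot1+\tfrac12\cdot0=\tfrac12\quad(n\ge2).
\]
So $\lambda_n$ is the $\pi$-average of $\operatorname{mult}_n$, and it equals $\pi(R)$ once $n$ is large enough to tell $S_1$ from $R$.
\end{example}

The general proof follows this pattern. The count $\operatorname{mult}_n$ is the length of a module built from maps into a module of finite length, so the heuristic of Section~\ref{sec:intro} becomes a proof for it. It overcounts $X$. Each other indecomposable $Z$ stops being counted for large $n$, but in general infinitely many $Z$ may occur, with no single $n$ that works for all. The stationary distribution of the chain is the measure against which this pointwise statement can be integrated.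

\section{Size of pushforwards and purity of F-contributors}\label{sec:purity}

In this section and the next, $R$ is any F-finite Noetherian local ring of characteristic $p$; KRS is not assumed.

\begin{lemma}\label{lem:count}
\begin{enumerate}
\item[(a)] If $L$ has finite length, then $\ell(F^e_*L)=q^{\alpha}\ell(L)$.
\item[(b)] If $\dim R/\mathfrak p=d$ and $\dim M\le d$, then $\operatorname{rk}_{\mathfrak p}(F^e_*M)=q^{d+\alpha}\operatorname{rk}_{\mathfrak p}(M)$.
\item[(c)] If $\dim N\le j$ with $j\ge 0$, then $\mu(F^e_*N)=O(q^{j+\alpha})$. Consequently, if $\dim N<d$ with $d\ge0$, then $\mu(F^e_*N)=O(q^{d-1+\alpha})$.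
\end{enumerate}
\end{lemma}

\begin{proof}
(a) Both sides are additive on short exact sequences, and $\ell(F^e_*k)=[k:k^q]=q^\alpha$. (b) Apply (a) over $R_{\mathfrak p}$ to $(F^e_*M)_{\mathfrak p}=F^e_*(M_{\mathfrak p})$ and use Kunz's formula. (c) Let $\mathfrak m^{[q]}$ be the ideal generated by the $q$-th powers of elements of $\mathfrak m$. Then $\mathfrak m\cdot F^e_*N=F^e_*(\mathfrak m^{[q]}N)$, so $\mu(F^e_*N)=q^\alpha\ell(N/\mathfrak m^{[q]}N)$ by (a). If $\mathfrak m$ is generated by $s\ge1$ elements, every monomial of degree $sq$ in them contains a $q$-th power, so $\mathfrak m^{sq}\subseteq\mathfrak m^{[q]}$. The function $i\mapsto\ell(N/\mathfrak m^iN)$ is eventually a polynomial of degree $\dim N$, whence $\ell(N/\mathfrak m^{sq}N)=O(q^j)$. In the last assertion, $d=0$ forces $N=0$.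
\end{proof}

To extract information from $X^r\mid F^e_*M_0$ we apply additive functors that commute with $F^e_*$. For an ideal $I$ let $\Gamma_I(Z)$ be the submodule of elements killed by a power of $I$, and let $\Gamma_{<d}(Z)=\{z\in Z:\dim Rz<d\}$, a submodule of dimension less than $d$. Both are preserved by homomorphisms, so they are additive functors. Membership of $z$ in either depends only on the radical of the annihilator of $z$, and this radical is the same in $Z$ and in $F^e_*Z$, because $r\cdot z=r^qz$. Hence $\Gamma_I(F^e_*Z)=F^e_*\Gamma_I(Z)$ and $\Gamma_{<d}(F^e_*Z)=F^e_*\Gamma_{<d}(Z)$. We also use that $\Gamma_I$ commutes with localization and that Frobenius removes nilpotence: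
\begin{equation}\label{eq:kill}
I^tZ=0\ \Longrightarrow\ I\cdot F^e_*Z=0\quad\text{for } q\ge t.
\end{equation}

\begin{proposition}[Purity]\label{prop:purity}
Let $X\ne0$, let $d\ge\dim X$, and suppose that some module $M_0$ satisfies $\limsup_e\nu_e(M_0,X)/q^{d+\alpha}>0$.
\begin{enumerate}
\item[(a)] $\dim X=d$ and $\Gamma_{<d}(X)=0$.
\item[(b)] If $X$ is indecomposable, there is exactly one prime $\mathfrak p\in\operatorname{Supp}X$ of dimension $d$; moreover $\mathfrak pX=0$ and $\operatorname{Ass}X=\{\mathfrak p\}$, that is, $X$ is a torsion-free $R/\mathfrak p$-module.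
\end{enumerate}
\end{proposition}

\begin{proof}
Write $\nu_e=\nu_e(M_0,X)$. We use one principle twice: if $A^{\nu_e}\mid F^e_*N$ for all $e$ and $\dim N<d$, then $A=0$. Otherwise $\nu_e\le\mu(F^e_*N)=O(q^{d-1+\alpha})$, against the hypothesis.

(a) Applying $\Gamma_{<d}$ to $X^{\nu_e}\mid F^e_*M_0$ gives $\Gamma_{<d}(X)^{\nu_e}\mid F^e_*\Gamma_{<d}(M_0)$, so $\Gamma_{<d}(X)=0$. A nonzero $z\in X$ then has $\dim Rz\ge d$, so $\dim X=d$.

(b) If $R/P$ embeds in $X$, then $\dim R/P=d$ by (a). So all associated primes of $X$, and in particular all minimal primes of $\operatorname{Supp}X$, have dimension $d$. Let $\mathfrak p_1,\dots,\mathfrak p_s$ be the primes of dimension $d$ in $\operatorname{Supp}X$; then $I=\bigcap_i\mathfrak p_i=\sqrt{\operatorname{ann}X}$ and $\Gamma_I(X)=X$. With $M_1=\Gamma_I(M_0)$ we get $X^{\nu_e}\mid F^e_*M_1$. By \eqref{eq:kill}, $I$ kills $F^e_*M_1$ for large $e$, and $\nu_e>0$ for infinitely many $e$. Hence $IX=0$.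

Suppose $s\ge2$. We show that $X$ splits into its part over $\mathfrak p_1$ and its part over the other primes. Put $J=\mathfrak p_2\cap\dots\cap\mathfrak p_s$ and $\Phi(Z)=Z/(\Gamma_{\mathfrak p_1}(Z)+\Gamma_J(Z))$, an additive functor commuting with $F^e_*$. Each $\mathfrak p_i$ is minimal in $V(I)\supseteq\operatorname{Supp}M_1$, so $(M_1)_{\mathfrak p_i}$ is killed by a power of $\mathfrak p_i$. Thus $\Gamma_{\mathfrak p_1}(M_1)_{\mathfrak p_1}=(M_1)_{\mathfrak p_1}$. Distinct primes of the same dimension are incomparable, so $J_{\mathfrak p_i}=\mathfrak p_iR_{\mathfrak p_i}$ and $\Gamma_J(M_1)_{\mathfrak p_i}=(M_1)_{\mathfrak p_i}$ for $i\ge2$. Hence $\Phi(M_1)$ is supported in $V(I)$ and vanishes at every $\mathfrak p_i$, so $\dim\Phi(M_1)<d$. From $\Phi(X)^{\nu_e}\mid F^e_*\Phi(M_1)$ we get $\Phi(X)=0$, that is, $X=\Gamma_{\mathfrak p_1}(X)+\Gamma_J(X)$. The intersection of these two submodules is supported in $V(\mathfrak p_1+J)$, which has dimension less than $d$ because $J\not\subseteq\mathfrak p_1$; by (a) the intersection is $0$. So $X=\Gamma_{\mathfrak p_1}(X)\oplus\Gamma_J(X)$.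 The first summand localizes at $\mathfrak p_1$ to $X_{\mathfrak p_1}\ne0$ and the second localizes at $\mathfrak p_2$ to $X_{\mathfrak p_2}\neq0$, which contradicts indecomposability.

Hence $s=1$ and $I=\mathfrak p_1=:\mathfrak p$, so $\mathfrak pX=0$ and $\operatorname{Ass}X=\{\mathfrak p\}$. The zero divisors on $X$ are the elements of $\mathfrak p$, so $X$ is torsion-free over $R/\mathfrak p$.
\end{proof}

Under KRS, Proposition~\ref{prop:purity}(b) is Theorem~\ref{thm:main}(1).

\section{Functors of finite length are governed by rank}\label{sec:functors}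

We now make the heuristic of Section~\ref{sec:intro} precise for the invariants to which it applies. Let $W$ be a module of finite length. Suppose that for each module $Z$ a submodule $D'(Z)\subseteq\operatorname{Hom}_R(Z,W)$ is given, such that $\varphi h\in D'(Z')$ whenever $\varphi\in D'(Z)$ and $h:Z'\to Z$. Then $D(Z)=\operatorname{Hom}_R(Z,W)/D'(Z)$ is a contravariant additive functor with values in modules of finite length. We call $D$ a \emph{quotient functor} of $\operatorname{Hom}(-,W)$. Additivity means $D(h+h')=D(h)+D(h')$ and implies $D(Z\oplus Z')\cong D(Z)\oplus D(Z')$.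

\begin{lemma}\label{lem:compare}
Let $d\ge0$, let $D$ be a quotient functor of $\operatorname{Hom}(-,W)$, and let $f:N\to N'$ and $g:N'\to N$ be maps whose cokernels have dimension less than $d$. There is a constant $K$ such that for all $e$
\[
\ell\bigl(\operatorname{coker}D(F^e_*f)\bigr)\le Kq^{d-1+\alpha},\qquad \bigl|\ell D(F^e_*N)-\ell D(F^e_*N')\bigr|\le Kq^{d-1+\alpha}.
\]
\end{lemma}

\begin{proof}
Left exactness of $\operatorname{Hom}$ controls kernels, while a quotient functor inherits bounds on cokernels; a length count, which needs both $f$ and $g$, passes from one to the other. Let $h_e(\cdot)=\ell\operatorname{Hom}(F^e_*(\cdot),W)<\infty$. The kernel of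
\[
\operatorname{Hom}(F^e_*f,W):\operatorname{Hom}(F^e_*N',W)\to\operatorname{Hom}(F^e_*N,W)
\]
is $\operatorname{Hom}(F^e_*\operatorname{coker}f,W)$, of length at most $\ell(W)\mu(F^e_*\operatorname{coker}f)$. The same holds for $g$. By Lemma~\ref{lem:count}(c) both kernels have length at most $K_1q^{d-1+\alpha}$ for a constant $K_1$. The bound for $g$ gives $h_e(N)\le h_e(N')+K_1q^{d-1+\alpha}$, and therefore
\[
\ell\operatorname{coker}\operatorname{Hom}(F^e_*f,W)=h_e(N)-h_e(N')+\ell\ker\operatorname{Hom}(F^e_*f,W)\le2K_1q^{d-1+\alpha}.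
\]
The natural surjection $\operatorname{Hom}(-,W)\to D$ makes $\operatorname{coker}D(F^e_*f)$ a quotient of this cokernel, which is the first bound with $K=2K_1$. It follows that $\ell D(F^e_*N)\le\ell D(F^e_*N')+Kq^{d-1+\alpha}$, and exchanging $f$ and $g$ gives the opposite inequality.
\end{proof}

\begin{proposition}\label{prop:limit}
Let $\mathfrak p$ be a prime of dimension $d$, $B=R/\mathfrak p$, $Q=p^{d+\alpha}$, and let $D$ be a quotient functor of $\operatorname{Hom}(-,W)$. There is a real number $\lambda_D\ge0$ such that $\lim_e\ell D(F^e_*N)/Q^e=\lambda_D\operatorname{rk}_{\mathfrak p}(N)$ for every $B$-module $N$.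
\end{proposition}

\begin{proof}
Let $r=\operatorname{rk}_{\mathfrak p}N$. Then $N_{\mathfrak p}\cong\kappa(\mathfrak p)^r\cong(B^r)_{\mathfrak p}$. Since $\operatorname{Hom}$ commutes with localization, clearing denominators gives maps $N\to B^r$ and $B^r\to N$ that are isomorphisms at $\mathfrak p$. Their cokernels are $B$-modules vanishing at $\mathfrak p$, so they have dimension less than $d$. With $x_e=\ell D(F^e_*B)$, Lemma~\ref{lem:compare} gives
\begin{equation}\label{eq:xe}
\ell D(F^e_*N)=rx_e+O(Q^e/p^e).
\end{equation}
Apply this to $N=F_*B$, a $B$-module of rank $Q$ with $F^e_*N=F^{e+1}_*B$. We get $x_{e+1}=Qx_e+O(Q^e/p^e)$, so $|x_{e+1}/Q^{e+1}-x_e/Q^e|=O(p^{-e})$. The sequence $x_e/Q^e$ is Cauchy; let $\lambda_D$ be its limit and use \eqref{eq:xe}.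
\end{proof}

\section{Detecting an indecomposable modulo $\mathfrak m^n$}\label{sec:detect}

In Sections~\ref{sec:detect}--\ref{sec:complete} we prove the following, and $R$ is complete unless stated otherwise.

\begin{theorem}\label{thm:complete}
Let $R$ be a complete F-finite Noetherian local ring of characteristic $p$, let $X$ be an F-contributor of dimension $d$, and let $\mathfrak p$ be the prime of Proposition~\ref{prop:purity}(b). There is $\lambda>0$ such that $\lim_e m_e(M\leadsto X)/p^{e(d+\alpha)}=\lambda\operatorname{rk}_{\mathfrak p}(M)$ for all $M$ with $\dim M\le d$.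
\end{theorem}

Recall that a ring $E\neq0$, not necessarily commutative, is \emph{local} if its nonunits form a two-sided ideal. This ideal is the Jacobson radical $\operatorname{rad}E$, the quotient $E/\operatorname{rad}E$ is a division ring, and a square matrix over $E$ is invertible if and only if its image over $E/\operatorname{rad}E$ is. Over a complete Noetherian local ring every indecomposable module has a local endomorphism ring, and KRS holds. Over any Noetherian local ring, a map $Y\to Z$ is surjective if and only if $Y/\mathfrak mY\to Z/\mathfrak mZ$ is (Nakayama's lemma), and a surjective endomorphism of a module is bijective.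

Fix $X,d,\mathfrak p$ as in Theorem~\ref{thm:complete} and put
\[
B=R/\mathfrak p,\quad Q=p^{d+\alpha},\quad \operatorname{rk}=\operatorname{rk}_{\mathfrak p},\quad b=\operatorname{rk}X>0,\quad E=\operatorname{End}_R(X),\quad W_n=X/\mathfrak m^nX .
\]
The multiplicity of $X$ in $Z$ is a question about maps $Z\to X$, and $X$ need not have finite length. To use Section~\ref{sec:functors} we replace $X$ by $W_n$, and we must know that $W_n$ still identifies $X$. The point is that maps modulo a high power of $\mathfrak m$ lift, at least approximately.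

\begin{lemma}\label{lem:lift}
\begin{enumerate}
\item[(i)] For modules $Y,Z$ there is $n(Y,Z)\ge1$ such that for $n\ge n(Y,Z)$ every map $\psi:Y/\mathfrak m^nY\to Z/\mathfrak m^nZ$ induces the same map $Y/\mathfrak mY\to Z/\mathfrak mZ$ as some $\tilde\psi:Y\to Z$.
\item[(ii)] $W_n$ is indecomposable for $n\ge n_0:=n(X,X)$.
\item[(iii)] If $Z$ is indecomposable and $Z\not\cong X$, then $W_n\nmid Z/\mathfrak m^nZ$ for all large $n$.
\end{enumerate}
\end{lemma}

\begin{proof}
(i) This is the Mittag-Leffler argument. Let $H_n=\operatorname{Hom}(Y,Z/\mathfrak m^nZ)=\operatorname{Hom}(Y/\mathfrak m^nY,Z/\mathfrak m^nZ)$, a module of finite length. For fixed $j$ the images of $H_n\to H_j$, $n\ge j$, decrease, so they stabilize to a submodule $H'_j$. For large $n$ the module $H_n$ maps onto both $H'_{j+1}$ and $H'_j$, so $H'_{j+1}\to H'_j$ is surjective. Hence every element of $H'_1$ extends to a compatible sequence, that is, to an element of $\varprojlim H_n=\operatorname{Hom}(Y,\varprojlim Z/\mathfrak m^nZ)=\operatorname{Hom}(Y,Z)$; the last equality uses completeness.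 Let $n(Y,Z)$ be an index from which the image of $H_n$ in $H_1$ is $H'_1$.

(ii) Let $\epsilon\in\operatorname{End}(W_n)$ be idempotent, and take $\tilde\epsilon\in E$ as in (i). Since $E$ is local, $\tilde\epsilon$ or $1-\tilde\epsilon$ is an automorphism of $X$. So $\epsilon$ or $1-\epsilon$ is surjective on $X/\mathfrak mX=W_n/\mathfrak mW_n$, hence surjective on $W_n$, hence bijective, and a bijective idempotent is $1$. Also $W_n\neq0$.

(iii) Let $n\ge n(X,Z),n(Z,X)$, and suppose $i:W_n\to Z/\mathfrak m^nZ$ and $j:Z/\mathfrak m^nZ\to W_n$ satisfy $ji=1$. The maps $\tilde\imath:X\to Z$ and $\tilde\jmath:Z\to X$ from (i) have a composite $\tilde\jmath\tilde\imath$ that induces the identity on $X/\mathfrak mX$. So $\tilde\jmath\tilde\imath$ is surjective, hence an automorphism, and $X\mid Z$. As $Z$ is indecomposable, $Z\cong X$.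
\end{proof}

From now on $n\ge n_0$, so $E_n=\operatorname{End}(W_n)$ is local. Let $\operatorname{mult}_n(Z)$ be the multiplicity of $W_n$ in a decomposition of $Z/\mathfrak m^nZ$ into indecomposables; it is additive on direct sums. We realize it as the length of a quotient functor. A map $\varphi:Z\to W_n$ factors through $\bar\varphi:Z/\mathfrak m^nZ\to W_n$. Let
\[
\operatorname{rad}_n(Z)=\{\varphi\in\operatorname{Hom}(Z,W_n):\ \bar\varphi\psi\in\operatorname{rad}E_n\ \text{ for all }\psi:W_n\to Z/\mathfrak m^nZ\}.
\]
As $E_n$ is local, $\varphi\in\operatorname{rad}_n(Z)$ if and only if $\bar\varphi$ is not a split epimorphism. The set $\operatorname{rad}_n(Z)$ is an $R$-submodule, and for $h:Z'\to Z$ and $\varphi\in\operatorname{rad}_n(Z)$ we have $\varphi h\in\operatorname{rad}_n(Z')$, because $\overline{\varphi h}\,\psi'=\bar\varphi(\bar h\psi')$. So $D_n=\operatorname{Hom}(-,W_n)/\operatorname{rad}_n$ is a quotient functor of $\operatorname{Hom}(-,W_n)$. Let $\delta_n=\ell_R(E_n/\operatorname{rad}E_n)$, a positive integer.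

\begin{lemma}\label{lem:Dn}
Let $n\ge n_0$.
\begin{enumerate}
\item[(a)] $\ell D_n(Z)=\delta_n\operatorname{mult}_n(Z)$ for every module $Z$.
\item[(b)] $\nu(Z,X)\le\operatorname{mult}_n(Z)\le\mu(Z)$ and $\operatorname{mult}_n(X)=1$.
\item[(c)] If $\varphi\in\operatorname{rad}E$, then $D_n(\varphi):D_n(X)\to D_n(X)$ is zero.
\item[(d)] There is $\lambda_n\ge0$ with $\lim_e\operatorname{mult}_n(F^e_*N)/Q^e=\lambda_n\operatorname{rk}N$ for every $B$-module $N$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) By construction $D_n(Z)=D_n(Z/\mathfrak m^nZ)$, and $D_n$ is additive, so it suffices to treat an indecomposable $L$ with $\mathfrak m^nL=0$. A split epimorphism $L\to W_n$ is an isomorphism, so $D_n(L)=0$ if $L\not\cong W_n$. For $L=W_n$ we have $\operatorname{rad}_n(W_n)=\operatorname{rad}E_n$, so $D_n(W_n)=E_n/\operatorname{rad}E_n$.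

(b) If $X^r\mid Z$, then $W_n^r\mid Z/\mathfrak m^nZ$. Each copy of $W_n$ needs at least one generator, and $\mu(Z/\mathfrak m^nZ)=\mu(Z)$. The last claim is Lemma~\ref{lem:lift}(ii).

(c) Since $\varphi$ is not an automorphism, it is not surjective, so it is not surjective modulo $\mathfrak m$. Hence the induced $\bar\varphi\in E_n$ is not surjective, and $\bar\varphi\in\operatorname{rad}E_n$. Under $D_n(X)=E_n/\operatorname{rad}E_n$ the map $D_n(\varphi)$ is right multiplication by $\bar\varphi$, which is zero.

(d) Apply Proposition~\ref{prop:limit} to $D_n$ and put $\lambda_n=\lambda_{D_n}/\delta_n$.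
\end{proof}

By (b) and (d), each $\lambda_n\operatorname{rk}N$ bounds $\limsup_e m_e(N\leadsto X)/Q^e$ from above. What remains is to show that the overcount disappears as $n\to\infty$.

\section{The Markov chain}\label{sec:chain}

\subsection*{Facts about countable Markov chains}
Let $\mathcal S$ be a countable set and $T$ a stochastic matrix on $\mathcal S$: $T(y,z)\ge0$ and $\sum_zT(y,z)=1$. The entry $T^e(y,z)$ is the probability that the chain started at $y$ is at $z$ after $e$ steps. A state $x$ is \emph{positive recurrent} if the chain started at $x$ returns to $x$ with probability one and the expected return time is finite. We use the following limit theorems; see \cite[Ch.~XIII, XV]{Feller} and \cite[Ch.~1]{Norris}.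
\begin{enumerate}
\item[(M1)] If $x$ is not positive recurrent, then $T^e(y,x)\to0$ for every state $y$.
\item[(M2)] Let $x$ be positive recurrent and let $\mathcal C=\{z:T^e(x,z)>0\text{ for some }e\ge0\}$; this is the communicating class of $x$, and the chain cannot leave it. There is a unique probability distribution $\pi$ on $\mathcal C$ with $\pi T=\pi$. It satisfies $\pi(z)>0$ and $\frac1N\sum_{e=1}^NT^e(x,z)\to\pi(z)$ for all $z\in\mathcal C$.
\item[(M3)] In (M2), let $t=\gcd\{e\ge1:T^e(x,x)>0\}$ be the period of $x$. Then $T^{et}(x,x)\to t\,\pi(x)$ as $e\to\infty$.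
\end{enumerate}
For $\gamma:\mathcal C\to[0,\infty)$ write $(T^e\gamma)(z)=\sum_{z'}T^e(z,z')\gamma(z')$ and $\pi(\gamma)=\sum_z\pi(z)\gamma(z)$. Rearranging sums of nonnegative terms gives $\pi(T^e\gamma)=\pi(\gamma)$.

\subsection*{The chain of Frobenius summands}
The construction needs only KRS, and it will be used again in Section~\ref{sec:stationary}.

\begin{lemma}\label{lem:chain}
Let $R$ be an F-finite Noetherian local ring of characteristic $p$ with KRS, let $\mathfrak p$ be a prime of dimension $d$, $Q=p^{d+\alpha}$, $\operatorname{rk}=\operatorname{rk}_{\mathfrak p}$. For a module $N$ with $\dim N\le d$ and $\operatorname{rk}N>0$, let $\mathcal S(N)$ be the countable set of isomorphism classes of indecomposables of positive rank that are summands of some $F^e_*N$, $e\ge0$.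
\begin{enumerate}
\item[(a)] The matrix $T(Z,Z')=m_1(Z\leadsto Z')\operatorname{rk}Z'/(Q\operatorname{rk}Z)$ on $\mathcal S(N)$ is stochastic, and for all $e\ge0$
\[
T^e(Z,Z')=\frac{m_e(Z\leadsto Z')\operatorname{rk}Z'}{Q^e\operatorname{rk}Z}.
\]
\item[(b)] Let $X\in\mathcal S(N)$ be a torsion-free $R/\mathfrak p$-module. Then the set $\mathcal C$ of states reachable from $X$ consists of all indecomposable summands of all $F^e_*X$, and these are nonzero torsion-free $R/\mathfrak p$-modules. If $\phi\ge0$ is a function on isomorphism classes of modules that is additive on direct sums, and $\gamma(Z)=\phi(Z)/\operatorname{rk}Z$, then $(T^e\gamma)(Z)=\phi(F^e_*Z)/(Q^e\operatorname{rk}Z)$ for $Z\in\mathcal C$.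
\end{enumerate}
\end{lemma}

\begin{proof}
(a) Let $Z\in\mathcal S(N)$. Every summand of positive rank of $F^e_*Z$ lies in $\mathcal S(N)$, so $\sum_{Z'\in\mathcal S(N)}m_1(Z\leadsto Z')\operatorname{rk}Z'=\operatorname{rk}F_*Z=Q\operatorname{rk}Z$. Thus $T$ is stochastic. The formula holds for $e=0$. Decompose $F^e_*Z$, apply $F_*$ to each summand, and use KRS to obtain
\[
m_{e+1}(Z\leadsto Z')=\sum_{Z''}m_e(Z\leadsto Z'')\,m_1(Z''\leadsto Z'),
\]
the sum being over all indecomposables $Z''$. If $\operatorname{rk}Z''=0$, then $\operatorname{rk}F_*Z''=0$, so $m_1(Z''\leadsto Z')=0$ because $\operatorname{rk}Z'>0$. The sum may therefore be restricted to $\mathcal S(N)$. Multiplying by $\operatorname{rk}Z'/(Q^{e+1}\operatorname{rk}Z)$ turns the right side into $\sum_{Z''}T^e(Z,Z'')T(Z'',Z')$, by induction.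

(b) An element $r\in R$ acts on $F^e_*X$ as $r^q$ acts on $X$; this is zero for $r\in\mathfrak p$ and injective for $r\notin\mathfrak p$. So $F^e_*X$ and its summands are torsion-free $R/\mathfrak p$-modules, and nonzero summands have positive rank. By (a), they are exactly the states reachable from $X$. For $Z\in\mathcal C$ all indecomposable summands of $F^e_*Z$ lie in $\mathcal C$, so $\phi(F^e_*Z)=\sum_{Z'\in\mathcal C}m_e(Z\leadsto Z')\phi(Z')=Q^e\operatorname{rk}Z\sum_{Z'}T^e(Z,Z')\gamma(Z')$.
\end{proof}

In words, the chain moves from $Z$ to a summand of $F_*Z$ chosen at random in proportion to rank. In Example~\ref{ex:small}(a) it leaves $\mathfrak m$ with probability $1-p^{-2}$ at each step and then stays at $S$.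

\subsection*{The overcount tends to zero}
Return to the setting of Theorem~\ref{thm:complete}. The hypothesis that $X$ is an F-contributor now enters for the second time.

\begin{proposition}\label{prop:lambda}
The module $X$ is a positive recurrent state of the chain on $\mathcal C=\mathcal S(X)$. If $\pi$ is the stationary distribution, then $\lim_{n\to\infty}\lambda_n=\lambda:=\pi(X)/b>0$.
\end{proposition}

\begin{proof}
\emph{Positive recurrence.} Let $M_0$ be a witness for $X$. It may have dimension larger than $d$, so we first cut it down. Since $\Gamma_{\mathfrak p}(X)=X$, applying $\Gamma_{\mathfrak p}$ shows $m_e(M_0\leadsto X)\le m_e(\Gamma_{\mathfrak p}(M_0)\leadsto X)$, and $\Gamma_{\mathfrak p}(M_0)$ has dimension at most $d$. Write $\Gamma_{\mathfrak p}(M_0)=Y_1\oplus\dots\oplus Y_l$ with indecomposable $Y_i$. By KRS, $m_e(\Gamma_{\mathfrak p}(M_0)\leadsto X)=\sum_im_e(Y_i\leadsto X)$, so some $Y=Y_i$ has $\limsup_em_e(Y\leadsto X)/Q^e>0$. By \eqref{eq:bound}, $\operatorname{rk}Y>0$. In the chain on $\mathcal S(X\oplus Y)$, both $X$ and $Y$ are states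 and $\limsup_eT^e(Y,X)>0$. By (M1), $X$ is positive recurrent. By Lemma~\ref{lem:chain}(b), the set $\mathcal C$ of (M2) is $\mathcal S(X)$, and it consists of torsion-free $B$-modules.

\emph{Two functions on $\mathcal C$.} Let $g(Z)=\mu(Z)/\operatorname{rk}Z$ and $\gamma_n(Z)=\operatorname{mult}_n(Z)/\operatorname{rk}Z$, so $0\le\gamma_n\le g$ by Lemma~\ref{lem:Dn}(b). Let $K=\sup_e\mu(F^e_*B)/Q^e$, which is finite by Lemma~\ref{lem:count}(c). Each $Z\in\mathcal C$ is a quotient of $B^{\mu(Z)}$, so $\mu(F^e_*Z)\le\mu(Z)KQ^e$. Lemma~\ref{lem:chain}(b) and Lemma~\ref{lem:Dn}(d) give, for $Z\in\mathcal C$,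
\begin{equation}\label{eq:two}
(T^eg)(Z)=\frac{\mu(F^e_*Z)}{Q^e\operatorname{rk}Z}\le Kg(Z),\qquad (T^e\gamma_n)(Z)=\frac{\operatorname{mult}_n(F^e_*Z)}{Q^e\operatorname{rk}Z}\xrightarrow[e\to\infty]{}\lambda_n .
\end{equation}

\emph{The function $g$ is $\pi$-integrable.} Averaging the inequality in \eqref{eq:two} at $Z=X$ over $1\le e\le N$ gives $\sum_{Z}\bigl(\frac1N\sum_{e=1}^NT^e(X,Z)\bigr)g(Z)\le Kg(X)$. By (M2) and Fatou's lemma, $\pi(g)\le Kg(X)<\infty$.

\emph{The identity $\lambda_n=\pi(\gamma_n)$.} Fix $n$. By stationarity $\pi(\gamma_n)=\pi(T^e\gamma_n)$ for all $e$. We have $T^e\gamma_n\le T^eg\le Kg$, and $T^e\gamma_n\to\lambda_n$ pointwise. Dominated convergence gives $\pi(\gamma_n)=\lambda_n$.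

\emph{The limit $n\to\infty$.} We have $\gamma_n(X)=1/b$ for all $n$, and for each $Z\ne X$ in $\mathcal C$ we have $\gamma_n(Z)=0$ for large $n$ by Lemma~\ref{lem:lift}(iii). Since $\gamma_n\le g$, dominated convergence gives $\pi(\gamma_n)\to\pi(X)/b$, and $\pi(X)>0$ by (M2).
\end{proof}

\section{The complete case}\label{sec:complete}

We prove Theorem~\ref{thm:complete} with $\lambda=\pi(X)/b$, keeping the notation of Sections~\ref{sec:detect} and~\ref{sec:chain}.

\subsection*{Upper bound for $B$-modules}
Let $N$ be a $B$-module. By Lemma~\ref{lem:Dn}(b),(d), $\limsup_em_e(N\leadsto X)/Q^e\le\lambda_n\operatorname{rk}N$ for all $n\ge n_0$. Letting $n\to\infty$,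
\begin{equation}\label{eq:upper}
\limsup_e\,m_e(N\leadsto X)/Q^e\le\lambda\operatorname{rk}N .
\end{equation}

\subsection*{Aperiodicity and the case $M=X$}
We have $T^e(X,X)=m_e(X\leadsto X)/Q^e$, so \eqref{eq:upper} with $N=X$ gives $\limsup_eT^e(X,X)\le\lambda b=\pi(X)$. If $t$ is the period of $X$, then (M3) gives $t\,\pi(X)\le\pi(X)$, so $t=1$. Now (M3) reads
\begin{equation}\label{eq:XX}
\lim_e m_e(X\leadsto X)/Q^e=\pi(X)=\lambda b.
\end{equation}
This is the step that makes averaging unnecessary; it rests on the limit in Proposition~\ref{prop:limit} being an ordinary one.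

\subsection*{Reduction and upper bound for general $M$}
Let $\dim M\le d$ and $a=\operatorname{rk}M$. If $a=0$, then $m_e(M\leadsto X)=0$ for all $e$ by \eqref{eq:bound}. Let $a>0$. Then $\mathfrak p$ is minimal over $\operatorname{ann}M$. By \eqref{eq:kill} there is $e_0$ such that $\sqrt{\operatorname{ann}M}$ kills $M':=F^{e_0}_*M$ and $\mathfrak p$ kills $F^{e_0}_*\Gamma_{\mathfrak p}(M)=\Gamma_{\mathfrak p}(M')$. Put $a'=\operatorname{rk}M'=Q^{e_0}a$, and note $m_e(M'\leadsto X)=m_{e+e_0}(M\leadsto X)$. It suffices to show $m_e(M'\leadsto X)/Q^e\to\lambda a'$; dividing by $Q^{e_0}$ then gives the theorem.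

Since $M'_{\mathfrak p}$ has finite length, $\Gamma_{\mathfrak p}(M')_{\mathfrak p}=M'_{\mathfrak p}$, so $\Gamma_{\mathfrak p}(M')$ is a $B$-module of rank $a'$. If $X^m\mid F^e_*M'$, then $X^m=\Gamma_{\mathfrak p}(X^m)\mid F^e_*\Gamma_{\mathfrak p}(M')$. By \eqref{eq:upper}, $\limsup_em_e(M'\leadsto X)/Q^e\le\lambda a'$.

\subsection*{Lower bound for general $M$}
The difficulty is that the summands of $F^e_*M'$ need not lie in $\mathcal C$, so $\pi$ says nothing about the overcount $\operatorname{mult}_n(F^e_*M')-m_e(M'\leadsto X)$. We therefore work on $F^e_*X$, where the overcount is controlled. We find an endomorphism of a power of $F^e_*X$ that factors through a power of $F^e_*M'$, and we show that it is an isomorphism on most copies of $X$; those copies then split off from the power of $F^e_*M'$.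

\emph{Step 1: the factorization.} Since $\sqrt{\operatorname{ann}M}\,R_{\mathfrak p}=\mathfrak pR_{\mathfrak p}$ kills $M'_{\mathfrak p}$, we have $M'_{\mathfrak p}\cong\kappa(\mathfrak p)^{a'}$, while $X_{\mathfrak p}\cong\kappa(\mathfrak p)^b$. So $X^{a'}$ and $(M')^b$ are isomorphic at $\mathfrak p$. Clearing denominators, we get $u:X^{a'}\to(M')^b$ with $u_{\mathfrak p}$ bijective, and $v:(M')^b\to X^{a'}$ and $c\in R\setminus\mathfrak p$ with $v/c=(u_{\mathfrak p})^{-1}$. The image of $vu-c\cdot\mathrm{id}$ is a submodule of $X^{a'}$ that vanishes at $\mathfrak p$; it is zero because $X$ is torsion-free over $B$. Thus $vu=c\cdot\mathrm{id}$, and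
\[
\theta_e:=F^e_*(c\cdot\mathrm{id}_{X^{a'}})=F^e_*v\circ F^e_*u
\]
factors through $(F^e_*M')^b$. Note that $\theta_e$ is multiplication by $c$ on the underlying module $X^{a'}$; it is not the action of $c$ on $F^e_*X^{a'}$, which is multiplication by $c^q$.

\emph{Step 2: $D_n$ sees $\theta_e$ as almost surjective.} Fix $n\ge n_0$; the symbols $o(\cdot)$ refer to $e\to\infty$ with $n$ fixed. The module $(X/cX)^{a'}$ is a $B$-module vanishing at $\mathfrak p$, so it has dimension less than $d$. Lemma~\ref{lem:compare} with $f=g=c\cdot\mathrm{id}$ gives $\ell\operatorname{coker}D_n(\theta_e)=O(Q^e/p^e)=o(Q^e)$.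

Let $m=a'\,m_e(X\leadsto X)$ and write $F^e_*X^{a'}=X^{m}\oplus Z_e$, with inclusion $\iota$ of $X^m$ and projection $\rho$ onto $X^m$. Put $\vartheta=\rho\,\theta_e\,\iota\in\operatorname{End}(X^m)=\operatorname{Mat}_m(E)$. Then $D_n(\vartheta)=D_n(\iota)D_n(\theta_e)D_n(\rho)$. By additivity $D_n(F^e_*X^{a'})=D_n(X^m)\oplus D_n(Z_e)$, with $D_n(\iota)$ the projection onto and $D_n(\rho)$ the inclusion of the first summand. The length of the cokernel of a composite is at most the sum of the lengths of the cokernels, so
\[
\ell\operatorname{coker}D_n(\vartheta)\le o(Q^e)+\ell D_n(Z_e)=o(Q^e)+\delta_n\bigl(\operatorname{mult}_n(F^e_*X^{a'})-m\bigr),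
\]
where we used Lemma~\ref{lem:Dn}(a) and $\operatorname{mult}_n(X^m)=m$. By Lemma~\ref{lem:Dn}(d), $\operatorname{mult}_n(F^e_*X^{a'})=(\lambda_na'b+o(1))Q^e$, and by \eqref{eq:XX}, $m=(\lambda a'b+o(1))Q^e$. Hence
\begin{equation}\label{eq:coker}
\ell\operatorname{coker}D_n(\vartheta)\le\delta_n\bigl(a'b(\lambda_n-\lambda)+o(1)\bigr)Q^e .
\end{equation}

\emph{Step 3: the rank of $\vartheta$ modulo the radical.} Let $r$ be the rank of the image of $\vartheta$ in $\operatorname{Mat}_m(E/\operatorname{rad}E)$. Row and column operations over the division ring $E/\operatorname{rad}E$, lifted to $E$, give invertible $U,V\in\operatorname{Mat}_m(E)$ with $U\vartheta V=\operatorname{diag}(1_r,0)+\eta$, where all entries of $\eta$ lie in $\operatorname{rad}E$. The map $\eta$ is a sum of composites $X^m\to X\to X\to X^m$ whose middle arrow is an entry of $\eta$, so $D_n(\eta)=0$ by Lemma~\ref{lem:Dn}(c). Therefore $D_n(U\vartheta V)$ is the projection of $D_n(X)^m$ onto its first $r$ factors. As $D_n(U)$ and $D_n(V)$ are isomorphisms, $\operatorname{coker}D_n(\vartheta)\cong D_n(X)^{m-r}$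 has length $\delta_n(m-r)$. With \eqref{eq:coker},
\[
r\ge m-\bigl(a'b(\lambda_n-\lambda)+o(1)\bigr)Q^e=\bigl(a'b\lambda-a'b(\lambda_n-\lambda)-o(1)\bigr)Q^e .
\]

\emph{Step 4: splitting.} The upper left $r\times r$ block of $U\vartheta V$ is the identity modulo $\operatorname{rad}E$, hence an automorphism of $X^r$. This automorphism factors through $\vartheta$, hence through $\theta_e$, hence through $(F^e_*M')^b$. So $X^r\mid(F^e_*M')^b$, and KRS gives $b\,m_e(M'\leadsto X)\ge r$. Thus
\[
\liminf_e\,m_e(M'\leadsto X)/Q^e\ge a'\bigl(\lambda-(\lambda_n-\lambda)\bigr)\qquad\text{for every }n\ge n_0 .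
\]
By Proposition~\ref{prop:lambda} the right side tends to $a'\lambda$ as $n\to\infty$. Together with the upper bound, this proves Theorem~\ref{thm:complete}. \qed

\section{Descent from the completion}\label{sec:descent}

Let $R$ be as in Theorem~\ref{thm:main}. Part (1) was proved in Section~\ref{sec:purity}; we prove part (2). KRS for $R$ does not come with the local endomorphism rings and the lifting of maps used above, so we pass to $\hat R$. Recall that $\hat R$ is flat over $R$ with residue field $k$, so $\alpha(\hat R)=\alpha$; that $\hat M=M\otimes_R\hat R$, $\dim\hat M=\dim M$, $\hat M/\mathfrak m\hat M=M/\mathfrak mM$; and that $\operatorname{Hom}_{\hat R}(\hat Y,\hat Z)=\operatorname{Hom}_R(Y,Z)\otimes_R\hat R$. We have $\mathfrak m^jF^e_*M=F^e_*\bigl((\mathfrak m^{[q]})^jM\bigr)$, and the powers of $\mathfrak m^{[q]}$ are cofinal with those of $\mathfrak m$, so $\widehat{F^e_*M}=F^e_*\hat M$. For $M=R$, $e=1$ this shows that $\hat R$ is F-finite, so all earlier results apply to $\hat R$.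

\begin{lemma}\label{lem:descent}
If $\hat Y\mid\hat Z$ over $\hat R$, then $Y\mid Z$ over $R$.
\end{lemma}

\begin{proof}
Let $i:\hat Y\to\hat Z$ and $j:\hat Z\to\hat Y$ satisfy $ji=1$. For $H=\operatorname{Hom}_R(Y,Z)$ we have $\hat H=H+\mathfrak m\hat H$, so there is $i'\in H$ with $i-i'\in\mathfrak m\hat H$; choose $j'\in\operatorname{Hom}_R(Z,Y)$ for $j$ in the same way. Then $j'i'$ induces the identity on $Y/\mathfrak mY$, so it is surjective, hence an automorphism of $Y$.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}(2)]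
Write $\hat X\cong\bigoplus_iA_i^{a_i}$ with pairwise nonisomorphic indecomposable $\hat R$-modules $A_i$ and $a_i\ge1$. By Lemma~\ref{lem:descent}, $X^r\mid F^e_*M$ if and only if $\hat X^r\mid F^e_*\hat M$, and by KRS over $\hat R$ this holds if and only if $ra_i\le\nu_e(\hat M,A_i)$ for all $i$. Thus, for every $M$,
\begin{equation}\label{eq:min}
m_e(M\leadsto X)=\nu_e(M,X)=\min_i\bigl\lfloor\nu_e(\hat M,A_i)/a_i\bigr\rfloor .
\end{equation}

Each $A_i$ is an F-contributor of dimension $d$ over $\hat R$. Indeed, for a witness $M_0$ for $X$, \eqref{eq:min} gives $\nu_e(\hat M_0,A_i)\ge a_i\,m_e(M_0\leadsto X)$, so $\limsup_e\nu_e(\hat M_0,A_i)/p^{e(d+\alpha)}>0$; and $\dim A_i\le\dim\hat X=d$, so $\dim A_i=d$ by Proposition~\ref{prop:purity}(a). Let $P_i\in\operatorname{Supp}A_i$ be the unique prime of dimension $d$.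

Next we compare ranks at $P_i$ and at $\mathfrak p$. Let $\mathfrak p_i=P_i\cap R$. Since $0\ne\hat X_{P_i}=X_{\mathfrak p_i}\otimes_{R_{\mathfrak p_i}}\hat R_{P_i}$, we have $\mathfrak p_i\in\operatorname{Supp}X$, and
\[
d=\dim\hat R/P_i\le\dim\hat R/\mathfrak p_i\hat R=\dim R/\mathfrak p_i\le d .
\]
So $\mathfrak p_i=\mathfrak p$ by part (1), and $P_i$ is minimal over $\mathfrak p\hat R$. The map $R_{\mathfrak p}\to\hat R_{P_i}$ is flat and local, and its closed fiber $\hat R_{P_i}/\mathfrak p\hat R_{P_i}$ has finite length $\varepsilon_i\ge1$. Tensoring a composition series of $M_{\mathfrak p}$ with $\hat R_{P_i}$ gives $\operatorname{rk}_{P_i}(\hat M)=\varepsilon_i\operatorname{rk}_{\mathfrak p}(M)$ whenever $\dim M\le d$.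

Theorem~\ref{thm:complete} over $\hat R$ provides numbers $\lambda_{A_i}>0$ with $\nu_e(\hat M,A_i)/p^{e(d+\alpha)}\to\lambda_{A_i}\varepsilon_i\operatorname{rk}_{\mathfrak p}(M)$ for all such $M$. The normalizing factor $p^{e(d+\alpha)}$ tends to infinity unless $d+\alpha=0$. If it does, the rounding in \eqref{eq:min} is negligible, and since the minimum is over finitely many $i$,
\[
\lim_e\frac{m_e(M\leadsto X)}{p^{e(d+\alpha)}}=\sigma(X)\operatorname{rk}_{\mathfrak p}(M),\qquad\sigma(X)=\min_i\frac{\varepsilon_i\lambda_{A_i}}{a_i}>0 .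
\]
If $d+\alpha=0$, then $d=0$, so $\mathfrak p=\mathfrak m$ and $X\cong k$ by part (1). Then $\hat X=A_1$ with $a_1=1$, no rounding occurs in \eqref{eq:min}, and the same formula holds.
\end{proof}

\begin{remark}\label{rem:noKRS}
KRS over $R$ entered the proof of Theorem~\ref{thm:main} only through $m_e(M\leadsto X)=\nu_e(M,X)$. With $m_e$ replaced by $\nu_e$, also in Definition~\ref{def:contr}, Theorem~\ref{thm:main} and its proof hold for every F-finite Noetherian local ring of characteristic $p$.
\end{remark}

\section{The F-contributors over a prime form one recurrent class}\label{sec:stationary}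

With Theorem~\ref{thm:main} available over $R$, we run the chain over $R$ itself and identify its stationary distribution as $Z\mapsto\sigma(Z)\operatorname{rk}_{\mathfrak p}(Z)$.

\begin{proof}[Proof of Theorem~\ref{thm:strong}]
Write $\operatorname{rk}=\operatorname{rk}_{\mathfrak p}$. For every $Z\in\mathcal C_{\mathfrak p}$ the prime of Theorem~\ref{thm:main}(1) is $\mathfrak p$.

(1) Fix $X\in\mathcal C_{\mathfrak p}$, a torsion-free $R/\mathfrak p$-module, and consider the chain of Lemma~\ref{lem:chain} on $\mathcal C=\mathcal S(X)$, the set of all indecomposable summands of the modules $F^e_*X$. Since $T^e(X,X)=m_e(X\leadsto X)/Q^e\to\sigma(X)\operatorname{rk}X>0$, the state $X$ is positive recurrent by (M1). Let $\pi$ be the stationary distribution on $\mathcal C$. We claim that $\mathcal C=\mathcal C_{\mathfrak p}$ and $\pi(Z)=\sigma(Z)\operatorname{rk}Z$.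

Let $Z\in\mathcal C$. It is a nonzero torsion-free $R/\mathfrak p$-module, so $\dim Z=d$ and $\mathfrak p\in\operatorname{Supp}Z$. By (M2) the averages of $T^e(X,Z)$ tend to $\pi(Z)>0$, so $\limsup_em_e(X\leadsto Z)/Q^e>0$ and $Z\in\mathcal C_{\mathfrak p}$. Theorem~\ref{thm:main}(2) for $Z$ then gives
\[
T^e(X,Z)=\frac{m_e(X\leadsto Z)}{Q^e}\cdot\frac{\operatorname{rk}Z}{\operatorname{rk}X}\longrightarrow\sigma(Z)\operatorname{rk}Z,
\]
and this limit equals the limit $\pi(Z)$ of the averages. Conversely, if $Z\in\mathcal C_{\mathfrak p}$, then $m_e(X\leadsto Z)/Q^e\to\sigma(Z)\operatorname{rk}X>0$, so $Z\mid F^e_*X$ for large $e$ and $Z\in\mathcal C$. This proves the claim, and $\sum_{Z\in\mathcal C_{\mathfrak p}}\sigma(Z)\operatorname{rk}Z=\sum_{Z\in\mathcal C}\pi(Z)=1$. Multiplying by $\operatorname{rk}M$ gives the second form, and $M=R/\mathfrak p$ gives back the first.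

(2) The index set of the sum is $\mathcal S(M)$. On it, $\tau_e(Z)=m_e(M\leadsto Z)\operatorname{rk}Z/(aQ^e)$ is a probability distribution, because the ranks of the summands of $F^e_*M$ add up to $aQ^e$. For $Z\in\mathcal C_{\mathfrak p}$ we have $m_e(M\leadsto Z)/Q^e\to\sigma(Z)a>0$, so $Z\in\mathcal S(M)$ and $\tau_e(Z)\to\pi(Z)$. Extend $\pi$ by $0$ to $\mathcal S(M)$; the sum in the statement is $\sum_Z|\tau_e(Z)-\pi(Z)|$. We conclude as in Scheff\'e's lemma. Both $\tau_e$ and $\pi$ have total mass $1$, so
\[
\sum_Z|\tau_e(Z)-\pi(Z)|=2\sum_{Z}\max\{\pi(Z)-\tau_e(Z),0\}.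
\]
The terms on the right vanish for $Z\notin\mathcal C_{\mathfrak p}$, tend to $0$ for $Z\in\mathcal C_{\mathfrak p}$, and are bounded by $\pi(Z)$. Dominated convergence gives the limit $0$.

(3) All terms of the sum in (1) are positive. So $\sigma(X)\operatorname{rk}X\le1$, and equality means $\mathcal C=\{X\}$. In that case every indecomposable summand of $F_*X$ is isomorphic to $X$, so $F_*X\cong X^{j}$, and $j\operatorname{rk}X=Q\operatorname{rk}X$ gives $j=Q$. Conversely, if $F_*X\cong X^{\oplus Q}$, then $m_e(X\leadsto X)=Q^e$ for all $e$, and $\sigma(X)\operatorname{rk}X=1$.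
\end{proof}

\begin{remark}
In Example~\ref{ex:A1}, $\sigma(S_0)=\sigma(S_1)=\frac12$ already add up to $1$, so $S_0$ and $S_1$ are the only F-contributors of dimension $2$, and $m_e(M\leadsto R)/q^2\to\frac12\operatorname{rk}_{(0)}M$ for every $R$-module $M$. For $S=k[[x,y]]$ with $k$ perfect, $F_*S\cong S^{p^2}$ is the equality case of part (3), so $S$ is the only F-contributor of dimension $2$.
\end{remark}

\begin{thebibliography}{9}

\bibitem{Feller}
Feller, \emph{An Introduction to Probability Theory}, I.

\bibitem{MS}
Alapan Mukhopadhyay and Ilya Smirnov, \emph{A dynamical approach to Frobenius splitting}, arXiv:2610.40392 (2026).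

\bibitem{Norris}
Norris, \emph{Markov Chains}.

\end{thebibliography}
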